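# Covers of abelian groups and isomorphisms that cost exactly $n$ jumps

## 1. Covers of a pair of abelian groups

The whole argument turns on one construction. It takes a pair of abelian groups, a big one and a subgroup, and replaces the subgroup by a descending sequence of subgroups of a free group.

**Definition 1 (cover).** Let $B\le A$ be countable abelian groups. A cover of $(A,B)$ is a free abelian group $W$ with a countable basis $E$, a height function $\mathrm{ht}:E\to\omega\cup\{\infty\}$ and a homomorphism $\varepsilon:W\to A$ such that for every $f\in A$: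

1. for each $h<\omega$ there are infinitely many $u\in E$ with $\varepsilon(u)=f$ and $\mathrm{ht}(u)=h$;
2. if $f\in B$, there are infinitely many $u\in E$ with $\varepsilon(u)=f$ and $\mathrm{ht}(u)=\infty$; if $f\notin B$, there are none.

For $h\in\omega\cup\{\infty\}$ put
$$U_h=\langle u\in E:\mathrm{ht}(u)\ge h\rangle,\qquad W^i=U_{i+1}\ (i\in\omega),\qquad M=U_\infty .$$
Only $W$, $\varepsilon$ and the sequence $(W^i)_{i\in\omega}$ count as the structure of the cover. The basis $E$ and the heights are witnesses and may be exchanged for others.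

A few facts follow at once. The groups $U_h$ decrease: $W=U_0\supseteq U_1\supseteq\dots\supseteq U_\infty$. An element $w\in W$ lies in $U_h$ exactly when every basis element in its support has height at least $h$. Hence $M=U_\infty=\bigcap_iW^i$, and all the $U_h$ can be read off from $W$ and $(W^i)_i$. Each $U_h$ is generated by part of a basis, so if $m\ge1$, $w\in W$ and $mw\in U_h$, then $w\in U_h$. Finally, $\varepsilon(U_h)=A$ for every finite $h$ by condition 1, while $\varepsilon(M)=B$ by condition 2. The last equation can be written as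
$$f\in B\iff\exists w\in W\ \big[\varepsilon(w)=f\ \text{ and }\ \forall i\ (w\in W^i)\big].\tag{1}$$

**Example.** Let $A=\mathbb Z$ and $B=2\mathbb Z$. Let $E$ consist of symbols $u_{f,h,t}$ with $f\in\mathbb Z$, $h,t\in\omega$, and $u_{f,\infty,t}$ with $f$ even, $t\in\omega$; put $\varepsilon(u_{f,h,t})=f$ and $\mathrm{ht}(u_{f,h,t})=h$. Every $U_h$ with $h$ finite still maps onto $\mathbb Z$; only in the intersection $M$ do the odd numbers disappear from the image. The element $u_{1,3,0}-u_{1,5,0}$ lies in $U_3$, not in $U_4$, and is mapped to $0$. The element $u_{1,3,0}$ may be replaced by $u_{1,3,0}+u_{0,5,0}$ in the basis without changing the image or any $U_h$, so the structure does not determine $E$.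

What is a cover for? It has two features that pull in opposite directions, and the proof uses both. The first is that by (1) a cover absorbs two quantifiers. A computable group is one whose universe is a computable set of natural numbers and whose operation is computable.

**Lemma 1 (a cover absorbs two quantifiers).** Let $l\ge1$, let $A$ be a computable group and $B\le A$ a $\Sigma^0_{2l+1}$ subgroup. Then $(A,B)$ has a cover in which $E$ and $\varepsilon|_E$ are computable, so that $W$ is a computable group and $\varepsilon$ is computable, and in which the relation $\{(w,i):w\in W^i\}$ is $\Sigma^0_{2l-1}$. This is uniform in indices for $A$ and $B$.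

*Proof.* **Step 1: build the basis.** Write $f\in B\iff\exists j\,\forall i\,R(f,j,i)$ with $R\in\Sigma^0_{2l-1}$. Let $E$ consist of symbols $u_{f,j,t}$ and $v_{f,h,t}$ for $f\in A$ and $j,h,t\in\omega$, all mapped by $\varepsilon$ to $f$. Put $\mathrm{ht}(v_{f,h,t})=h$, and let $\mathrm{ht}(u_{f,j,t})$ be the least $i$ with $\neg R(f,j,i)$, or $\infty$ if there is no such $i$. The height function need not be computable.

**Step 2: check that this is a cover.** For each $f$ and each finite $h$, the $v_{f,h,t}$ with $t\in\omega$ are infinitely many basis elements over $f$ of height $h$. If $f\in B$, choose $j$ with $\forall i\,R(f,j,i)$; then all the $u_{f,j,t}$ have height $\infty$. If $f\notin B$, then for each $j$ some $R(f,j,i)$ fails, so no basis element over $f$ has height $\infty$.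

**Step 3: compute the complexity of $W^i$.** Since $W^i=U_{i+1}$, we have $v_{f,h,t}\in W^i$ iff $h\ge i+1$, and $u_{f,j,t}\in W^i$ iff $R(f,j,i')$ holds for all $i'\le i$. A general $w$ is in $W^i$ iff all basis elements in its support are. The class $\Sigma^0_{2l-1}$ is closed under bounded quantification, so the relation is $\Sigma^0_{2l-1}$. All of this is uniform. $\square$

The second feature is that a cover carries no information beyond the pair $(A,B)$. Suppose $(W_j,\varepsilon_j,(W_j^i)_i)$ covers $(A_j,B_j)$ for $j=0,1$, and $\theta_A:A_0\to A_1$ is an isomorphism with $\theta_A(B_0)=B_1$. For each $f\in A_0$ and each height $h$, the set of $u\in E_0$ over $f$ of height $h$ and the set of $u\in E_1$ over $\theta_A(f)$ of height $h$ are both countably infinite, or both empty (the latter exactly when $h=\infty$ and $f\notin B_0$). Bijections between these sets give an isomorphism $W_0\to W_1$ that lies over $\theta_A$ and preserves all the $W^i$.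

This is where condition 1 is needed. Take $A=\mathbb Z/2$, $B=0$, and, instead of a cover, the free group on $u_0,u_1$ with $\varepsilon(u_f)=f$ and $\mathrm{ht}(u_0)=\infty$. If $\mathrm{ht}(u_1)=0$, then $\varepsilon(W^0)=0$; if $\mathrm{ht}(u_1)=1$, then $\varepsilon(W^0)=\mathbb Z/2$. So without the extra basis elements of all finite heights, the structure over $(A,B)$ remembers how $B$ was approximated.

The lifting just described uses the bases $E_j$, and $E_j$ is not part of the structure. An effective version, which works without seeing any $E_j$, is the technical heart of the proof; it comes in Sections 5 and 6.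

## 2. Isomorphisms that compute $0^{(n)}$

Write $Z^{(m)}$ for the $m$-th Turing jump of $Z$. Recall that a set is $\Sigma_{m+1}(Z)$ iff it is $\Sigma_1(Z^{(m)})$, that is, c.e. in $Z^{(m)}$; that $\Sigma_m(Z)$ and $\Pi_m(Z)$ sets are decidable from $Z^{(m)}$; that $0^{(m)}$ is a $\Sigma^0_m$ set for $m\ge1$; and that a function is $\Delta^0_{m+1}$ iff it is computable from $0^{(m)}$. A copy of a countable structure is an isomorphic structure whose universe is a set of natural numbers, and $H\le_TZ$ means that the universe and operations of $H$ are computable from $Z$.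

**Definition 2 (categoricity).** A computable structure $\mathcal A$ is $\Delta^0_n$-categorical if there is a $\Delta^0_n$ isomorphism between any two computable copies of $\mathcal A$.

For instance, $\mathbb Z^r$ with $r$ finite is $\Delta^0_1$-categorical: in each of two computable copies fix a basis, which is a finite amount of information, and compute the isomorphism matching the bases by searching for the coordinates of a given element. The question, posed by Goncharov, is whether for each $n\ge1$ there is a computable torsion-free abelian group that is $\Delta^0_{n+1}$-categorical but not $\Delta^0_n$-categorical. It is discussed in George Crittenden and Matthew Harrison-Trainor, "On the Borel completeness of torsion-free abelian groups and a Slaman-Wehner degree spectrum", arXiv:2610.05451 (2026). An affirmative answer is known for $n=1,2,3,4$ and for every odd $n$, and the open cases there are the even $n\ge6$. At level $1$, a computable torsion-free abelian group is computably categorical iff it has finite rank. We prove an affirmative answer for all $n$ at once, without using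 the known cases.

**Theorem 2.** For every $n\ge1$ there are computable torsion-free abelian groups $G^0\cong G^1$ such that

(a) every isomorphism $G^0\to G^1$ computes $0^{(n)}$;

(b) for every oracle $Z$ and all copies $H_0,H_1\cong G^0$ with $H_0,H_1\le_TZ$, some isomorphism $H_0\to H_1$ is computable in $Z^{(n)}$.

By (b) with $Z=\emptyset$, any two computable copies of $G^0$ are isomorphic by a map computable from $0^{(n)}$, so $G^0$ is $\Delta^0_{n+1}$-categorical. By (a) it is not $\Delta^0_n$-categorical: a $\Delta^0_n$ isomorphism $G^0\to G^1$ would be computable from $0^{(n-1)}$ and would give $0^{(n)}\le_T0^{(n-1)}$. So for every $n\ge1$, in particular for every even $n\ge6$, there is a computable torsion-free abelian group that is $\Delta^0_{n+1}$-categorical but not $\Delta^0_n$-categorical.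

The theorem gives two things more. The group $G^0$ is relatively $\Delta^0_{n+1}$-categorical, meaning that for every copy $H$ there is an isomorphism $G^0\to H$ that is $\Delta^0_{n+1}$ relative to $H$: apply (b) with $H_0=G^0$, $H_1=H$ and $Z$ the degree of $H$. And $0^{(n)}$ is its strong degree of categoricity: $0^{(n)}$ computes an isomorphism between any two computable copies, and there are two computable copies, $G^0$ and $G^1$, such that any isomorphism between them computes $0^{(n)}$.

The tension in the theorem is plain. Part (a) asks us to hide a set in the group, and part (b) asks us to hide nothing more.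

## 3. Divisibility, localization, and the case $n=1$

From here on, groups written as $H$ or $G$ are torsion-free abelian. In such a group the equation $my=g$ with $m\ge1$ has at most one solution $y$; we write $m\mid g$ if it has one. A subgroup $P\le H$ is pure if $g\in H$, $m\ge1$, $mg\in P$ imply $g\in P$; equivalently, $H/P$ is torsion-free. Recall that a finitely generated torsion-free abelian group is free, and that a pure subgroup $P$ of a finitely generated free group $F$ is a direct summand, since $F/P$ is free; so every basis of $P$ extends to a basis of $F$.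

For a subset $X$ of a $\mathbb Q$-vector space, $\langle X\rangle$ is the generated subgroup and $\mathbb QX$ the generated subspace. For a subgroup $A$ of a $\mathbb Q$-space and primes $p,q$ put
$$A[1/p]=\{v:p^tv\in A\text{ for some }t\in\omega\},\qquad A_{(q)}=\mathbb Z_{(q)}A,$$
where $\mathbb Z_{(q)}$ is the ring of rationals with denominator prime to $q$. Let $p^\infty H=\bigcap_tp^tH$ be the subgroup of infinitely $p$-divisible elements. For example, if $H=\mathbb Z[1/2]\oplus\mathbb Z$, then $2^\infty H=\mathbb Z[1/2]\oplus0$ and $3^\infty H=0$.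

**Lemma 3.** (i) If $H$ is torsion-free, then $p^\infty H$ is pure in $H$. (ii) If $A$ is a subgroup of a $\mathbb Q$-space, then $A=\bigcap_qA_{(q)}$, the intersection over all primes. (iii) If $H\le_TZ$, then $p^\infty H$ is $\Pi_2(Z)$, uniformly in $p$.

*Proof.* (i) Let $g\in H$ and $mg\in p^\infty H$ with $m=p^am'\ge1$, $p\nmid m'$. For each $t$ there is $y\in H$ with $mg=p^{t+a}y$, hence $m'g=p^ty$. Choose integers $r,s$ with $rm'+sp^t=1$. Then $g=rm'g+sp^tg=p^t(ry+sg)\in p^tH$.

(ii) Let $v\in\bigcap_qA_{(q)}$. The set $\{m\in\mathbb Z:mv\in A\}$ is an ideal of $\mathbb Z$. For each prime $q$ it contains a number prime to $q$, since $v\in A_{(q)}$. So it lies in no $q\mathbb Z$, hence is $\mathbb Z$, and $v\in A$.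

(iii) $g\in p^\infty H\iff\forall t\,\exists y\in H\ p^ty=g$. $\square$

One convention on presentations. An infinite c.e. subgroup $G$ of a computable group $V$ has a computable copy with a computable embedding into $V$: enumerate $G$ without repetition and transport the operation. The inverse of the embedding is computable on $G$ by search. We identify $G$ with this copy, so we may compute with elements of $G$ as elements of $V$.

Now take $n=1$. Free groups of infinite rank suffice: in one copy divisibility is decidable, in the other it codes $\emptyset'$.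

**Step 1: the two groups.** Let $G^0$ be free abelian with a basis indexed by $\omega$ in the standard computable way, so that elements are given by coordinates and divisibility is decidable. Let $p_0,p_1,\dots$ be a computable list of distinct primes, and let $G^1\subseteq\bigoplus_e\mathbb Qz_e$ be generated by all $z_e$ together with $z_e/p_e$ for $e\in\emptyset'$. This is a c.e. subgroup. It has a basis consisting of $z_e/p_e$ for $e\in\emptyset'$ and $z_e$ for $e\notin\emptyset'$. So $G^0\cong G^1$.

**Step 2: part (a), decode $\emptyset'$.** Let $f:G^1\to G^0$ be an isomorphism; an isomorphism and its inverse compute each other. Then $e\in\emptyset'$ iff $p_e\mid z_e$ in $G^1$ iff $p_e\mid f(z_e)$ in $G^0$, and the last is decidable from $f$.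

**Step 3: part (b), recognize partial bases with one jump.** Let $H\le_TZ$ be a copy of $G^0$. Call a tuple $(a_1,\dots,a_r)$ in $H$ good if
$$\sum c_la_l=my\ \text{ with }c_l\in\mathbb Z,\ m\ge1,\ y\in H\quad\text{implies}\quad m\mid c_l\text{ for all }l .$$
Goodness means that the $a_l$ form a basis of a pure subgroup. Indeed, taking $y=0$ shows that all $m\ge1$ divide each $c_l$, so $c_l=0$, which is independence; and if $my=\sum c_la_l$, then $y=\sum(c_l/m)a_l$ lies in the span. The converse is immediate. Goodness is a $\Pi_1(Z)$ property.

A good tuple extends to a good tuple whose span contains a given $w\in H$. To see this, let $P$ be generated by finitely many elements of a basis of $H$ so that $w,a_1,\dots,a_r\in P$. Then $\langle a_1,\dots,a_r\rangle$ is pure in $P$, so $(a_1,\dots,a_r)$ extends to a basis of $P$. Since $P$ is a direct summand of $H$, it is pure, and this basis is a good tuple.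

So $Z'$ can go through the elements $w$ of $H$, search for such extensions, and produce a basis of $H$ in the limit. Doing this for $H_0$ and $H_1$ and matching the two bases gives an isomorphism computable in $Z'$: to apply it to an element, search for its coordinates. This proves Theorem 2 for $n=1$.

Keep the notion of a good tuple in mind; the adapted sequences of Section 5 are its version for covers.

## 4. Rank-one groups, the case $n=2$, and what divisibility alone cannot read

For $n=2$ we use rank-one groups whose types code the infinity of a c.e. set. The same groups return, with a stronger oracle, for all even $n$. Let $Y$ be an oracle, $\kappa_e=|\mathrm{dom}\,\varphi_e^Y|\le\infty$, and let $\pi_{e,j}$ be distinct primes, computably indexed. Put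
$$N_e^0=\langle x_e,\ x_e/\pi_{e,j}:j<\kappa_e\rangle,\qquad N_e^1=\langle x_e,\ x_e/\pi_{e,j}:j\le\kappa_e\rangle\ \subseteq\ \mathbb Qx_e,$$
where $j$ ranges over $\omega$. Put $r_e=1/\pi_{e,\kappa_e}$ if $\kappa_e<\infty$ and $r_e=1$ if $\kappa_e=\infty$. For example, if $\kappa_e=1$, then $N_e^0=\mathbb Z\,x_e/\pi_{e,0}$ and $N_e^1=\mathbb Z\,x_e/(\pi_{e,0}\pi_{e,1})$; if $\kappa_e=\infty$, the two groups are equal and allow one factor of every $\pi_{e,j}$ in the denominator.

**Lemma 4.** (i) $N_e^0$ and $N_e^1$ are uniformly $Y$-c.e., and $N_e^1=r_eN_e^0$. (ii) If $\lambda N_e^0=N_e^1$ with $\lambda\in\mathbb Q$, then $\lambda=\pm r_e$. (iii) If $d$ is a prime different from all $\pi_{e,j}$ and $\lambda N_e^0[1/d]=N_e^1[1/d]$, then $\lambda=\pm d^tr_e$ for some $t\in\mathbb Z$. (iv) $\{e:\kappa_e=\infty\}\equiv_TY''$.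

*Proof.* (i) Enumerate $x_e/\pi_{e,j}$ into $N_e^0$ once more than $j$ elements of $\mathrm{dom}\,\varphi_e^Y$ have appeared, and into $N_e^1$ once at least $j$ have appeared. If $\kappa_e<\infty$, the groups are generated by $x_e/\prod_{j<\kappa_e}\pi_{e,j}$ and $x_e/\prod_{j\le\kappa_e}\pi_{e,j}$, so they differ by the factor $1/\pi_{e,\kappa_e}$. If $\kappa_e=\infty$, they are equal.

(ii), (iii) Let $v_p$ be the $p$-adic valuation on $\mathbb Q$. If $cx_e\in N_e^0$ and $c\ne0$, then $v_p(c)\ge-1$ for every prime $p$, since this holds for the generators and is preserved by sums. Suppose $\mu N_e^0=N_e^0$. Then $\mu^tN_e^0=N_e^0$, so $\mu^tx_e\in N_e^0$ and $t\,v_p(\mu)\ge-1$ for all $t\in\mathbb Z$. This forces $v_p(\mu)=0$ for all $p$, so $\mu=\pm1$. With $N_e^0[1/d]$ in place of $N_e^0$ the same argument works at all primes $p\ne d$ and gives $\mu=\pm d^t$. Apply this to $\mu=\lambda/r_e$, using $N_e^1=r_eN_e^0$ and hence $N_e^1[1/d]=r_eN_e^0[1/d]$.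

(iv) The set is $\Pi_2(Y)$, since it says that for every $b$ there is a stage at which $b$ elements of the domain have appeared. So it is computable from $Y''$. Conversely, let $S=\{a:\forall x\,\exists y\,R^Y(a,x,y)\}$ be any $\Pi_2(Y)$ set, with $R^Y$ computable in $Y$. There is a computable function $g$ such that $\mathrm{dom}\,\varphi^Y_{g(a)}=\{x:\forall x'\le x\,\exists y\,R^Y(a,x',y)\}$. This is an initial segment of $\omega$, infinite iff $a\in S$. So $S$ many-one reduces to $\{e:\kappa_e=\infty\}$. Take for $S$ the complement of $Y''$. $\square$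

For $n=2$ take $Y=\emptyset$.

**Step 1: the groups.** Let $d_e$ be further distinct primes, computably indexed and different from all $\pi_{e',j}$. Put $G^j=\bigoplus_eN_e^j[1/d_e]$, a c.e. subgroup of $\bigoplus_e\mathbb Qx_e$, with $N_e^j[1/d_e]$ formed inside $\mathbb Qx_e$. The maps $x_e\mapsto r_ex_e$ give $G^0\cong G^1$.

**Step 2: the summands are visible.** We claim $d_e^\infty G^j=N_e^j[1/d_e]$. The inclusion $\supseteq$ is clear. For the other, note that for $e'\ne e$ the denominators in $N_{e'}^j[1/d_{e'}]$ are prime to $d_e$, so
$$G^j_{(d_e)}=\mathbb Qx_e\oplus\bigoplus_{e'\ne e}\mathbb Z_{(d_e)}x_{e'} .$$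
The second part contains no nonzero infinitely $d_e$-divisible element. So $d_e^\infty G^j\subseteq G^j\cap\mathbb Qx_e=N_e^j[1/d_e]$.

**Step 3: part (a), decode $0''$.** By Step 2 an isomorphism $G^0\to G^1$ maps $N_e^0[1/d_e]$ onto $N_e^1[1/d_e]$, so $x_e\mapsto\lambda x_e$ with $\lambda=\pm d_e^tr_e$ by Lemma 4(iii). Then $\lambda$ is, up to sign, an integer power of $d_e$ iff $r_e=1$ iff $\kappa_e=\infty$. So the isomorphism computes $\{e:\kappa_e=\infty\}\equiv_T0''$.

**Step 4: part (b), match types with two jumps.** Let $H_0,H_1\le_TZ$ be copies of $G^0$. Put $(H_j)_e=d_e^\infty H_j$. It is $\Pi_2(Z)$, pure in $H_j$ and of rank one, and $H_j=\bigoplus_e(H_j)_e$. Using $Z''$, pick $0\ne g_0\in(H_0)_e$ and search for $0\ne g_1\in(H_1)_e$ such that for all $m\ge1$ and $l\in\mathbb Z$: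
$$m\mid lg_0\text{ in }H_0\iff m\mid lg_1\text{ in }H_1.$$
This condition is $\Pi_2(Z)$, and the image of $g_0$ under any isomorphism satisfies it, so the search succeeds. By purity, $(l/m)g_0$ exists in $(H_0)_e$ iff $(l/m)g_1$ exists in $(H_1)_e$, so $(l/m)g_0\mapsto(l/m)g_1$ is an isomorphism $(H_0)_e\to(H_1)_e$. The direct sum of these maps is an isomorphism $H_0\to H_1$. It is computable from $Z''$: decompose a given element into components by search and apply the maps. This proves Theorem 2 for $n=2$.

Can one reach $n=3$ by choosing cleverer rank-one summands? No. Step 4 used only that $H=\bigoplus_e d_e^\infty H$ with each $d_e^\infty H$ of rank one. So for every group of this shape $Z''$ computes an isomorphism between any two copies below $Z$, and (a) fails for $n\ge3$.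

The next thing to try is to keep a visible rank-one group $F_e$ and to hide inside it a subgroup $N_e$ that depends on whether $e\in0'''$, say $N_e=\mathbb Zx_e$ or $N_e=\mathbb Z\,x_e/\pi_{e,0}$. If $N_e$ is made visible by divisibility, as $N_e=F_e\cap p_e^\infty G$ with $F_e=\pi_{e,0}^\infty G$, the attempt stops here: with $G$, $(x_e)_e$, $(p_e)_e$ and $(\pi_{e,0})_e$ computable, the statement $x_e/\pi_{e,0}\in N_e$ is $\Pi_2$ uniformly in $e$, and then $0'''$ would be $\Pi^0_2$. Divisibility in a computable group reads off $\Pi_2$ conditions and no more.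

Formula (1) is what gets past this point. If the subgroups $W^i$ of a cover of $(F_e,N_e)$ are made visible by divisibility, then $M=\bigcap_iW^i$ is again $\Pi_2$, but $N_e=\varepsilon(M)$ is its projection, so it may be $\Sigma_3$. By Lemma 1, for $l=1$, every $\Sigma_3$ subgroup is reached in this way with $W^i$ c.e., and c.e. data can be put into a c.e. group. For larger $n$ we iterate, covering the pairs $(W,W^i)$ in turn. What has to be shown is that the covers, once put into the group, do not make isomorphisms harder to find than they should be. That is the task of the next two sections.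

## 5. Adapted sequences: partial bases that can be recognized

Fix a cover $(W,\varepsilon,(W^i)_i)$ of $(A,B)$ with witnesses $E$ and $\mathrm{ht}$. We want to build isomorphisms between covers by a back-and-forth argument without knowing $E$. Matching single elements of equal height and corresponding image is not enough: if $u\in E_0$ has height $3$, then $2u$ could be matched with some $u'\in E_1$ of height $3$ with $\varepsilon_1(u')=\theta_A(2\varepsilon_0(u))$, but then $u$ would have to go to $u'/2$, which does not exist. So we carry along finite sequences that behave like good tuples at each height.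

**Definition 3 (adapted sequence).** A finite sequence $\alpha=((a_l,h_l))_l$ with $a_l\in W$ and $h_l\in\omega\cup\{\infty\}$ is adapted if

1. $a_l\in U_{h_l}$ for all $l$;
2. for each finite $h$, all integers $c_l$, $m\ge1$ and $y\in W$: if $\sum_{h_l=h}c_la_l-my\in U_{h+1}$, then $m\mid c_l$ for all $l$ with $h_l=h$;
3. for all integers $c_l$, $m\ge1$ and $y\in W$: if $\sum_{h_l=\infty}c_la_l=my$, then $m\mid c_l$ for all $l$ with $h_l=\infty$.

The definition mentions only the groups $U_h$, so it does not depend on $E$. The empty sequence is adapted.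

**Example.** Let $u,v\in E$ with heights $3$ and $5$. The sequence $((2u,3))$ is not adapted: $2u-2\cdot u=0\in U_4$, but $2\nmid1$. The sequence $((u,3),(u+v,3))$ is not adapted: $-u+(u+v)-2\cdot0=v\in U_4$, but $2\nmid1$. The sequence $((u+v,3),(v,5))$ is adapted, although $u+v\notin E$. Condition 1 is clear. If $c(u+v)-my\in U_4$, compare $u$-coordinates: elements of $U_4$ have $u$-coordinate $0$, so $c=my_u$ and $m\mid c$. If $cv-my\in U_6$, compare $v$-coordinates in the same way. The other conditions are vacuous.

**Lemma 5.** Let $\alpha=((a_l,h_l))_l$ be adapted.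

(i) Let $w=\sum c_la_l$ with not all $c_l=0$, and let $h_0=\min\{h_l:c_l\ne0\}$. Then $w\ne0$ and $w\in U_{h_0}$, and if $h_0<\infty$, then $w\notin U_{h_0+1}$. In particular the $a_l$ are independent.

(ii) If $E_0\subseteq E$ is finite, all $a_l\in\langle E_0\rangle$ and $u\in E\setminus E_0$, then $\alpha$ extended by $(u,\mathrm{ht}(u))$ is adapted.

(iii) For each $w\in W$ there is an adapted $\alpha^*$ extending $\alpha$ with $w$ in the span $\langle\alpha^*\rangle$ of its first entries.

*Proof.* **Step 1: part (i), the coefficients determine the height.** All $a_l$ with $c_l\ne0$ lie in $U_{h_0}$, so $w\in U_{h_0}$. Let $h_0<\infty$ and suppose $w\in U_{h_0+1}$. The terms with $h_l>h_0$ also lie in $U_{h_0+1}$, so $\sum_{h_l=h_0}c_la_l\in U_{h_0+1}$. By condition 2 with $y=0$, every $m\ge1$ divides these $c_l$, so they vanish, contradicting the choice of $h_0$. In particular $w\ne0$. If $h_0=\infty$ and $w=0$, condition 3 with $y=0$ gives that all $c_l$ with $h_l=\infty$ vanish, a contradiction.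

**Step 2: part (ii), fresh basis elements may always be added.** Let $\rho:W\to\langle E_0\rangle$ be the coordinate projection. It maps each $U_h$ into itself, fixes all $a_l$ and kills $u$. Condition 1 for $u$ is clear. Let $h=\mathrm{ht}(u)<\infty$ and suppose $\sum_{h_l=h}c_la_l+cu-my\in U_{h+1}$. Applying $\rho$ gives $\sum_{h_l=h}c_la_l-m\rho(y)\in U_{h+1}$, so $m\mid c_l$ because $\alpha$ is adapted. Elements of $U_{h+1}$ have $u$-coordinate $0$, and so do the $a_l$; hence $c-my_u=0$, where $y_u$ is the $u$-coordinate of $y$, and $m\mid c$. If $\mathrm{ht}(u)=\infty$ and $\sum_{h_l=\infty}c_la_l+cu=my$, applying $\rho$ gives $m\mid c_l$, and comparing $u$-coordinates gives $m\mid c$. The conditions for the other heights do not change.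

**Step 3: part (iii), construct $\alpha^*$ inside a finitely generated piece.** Choose a finite $E_0\subseteq E$ such that $w$ and all $a_l$ lie in $P=\langle E_0\rangle$, and let $\rho:W\to P$ be the coordinate projection. Put $P_h=P\cap U_h=\langle u\in E_0:\mathrm{ht}(u)\ge h\rangle$. It is a direct summand of $P$, hence pure in $P$, and $\rho(U_h)\subseteq P_h$. Let $\alpha_h=\{a_l:h_l=h\}\subseteq P_h$.

Let $h$ be finite. The group $P_h/P_{h+1}$ is finitely generated and free. Condition 2 for $y\in P_h$ says that if $\sum c_la_l$ and $my$ agree modulo $P_{h+1}$, then $m\mid c_l$; as in Section 3, this means that the images of the members of $\alpha_h$ form a basis of a pure subgroup of $P_h/P_{h+1}$. So we can extend $\alpha_h$ to a set $\alpha_h^*\subseteq P_h$ that maps bijectively to a basis of $P_h/P_{h+1}$. In the same way, condition 3 says that $\alpha_\infty$ is a basis of a pure subgroup of $P_\infty$, and we extend it to a basis $\alpha_\infty^*$ of $P_\infty$. Only finitely many of the quotients are nonzero, and $P_h=P_\infty$ for all large finite $h$. Bases of the successive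 quotients of $P=P_0\supseteq P_1\supseteq\dots\supseteq P_\infty$ combine to a basis of $P$. So $\alpha^*=\bigcup_h\alpha_h^*$, each member of $\alpha_h^*$ being given the height $h$, is a basis of $P$, and $w\in P=\langle\alpha^*\rangle$.

**Step 4: part (iii), check that $\alpha^*$ is adapted in all of $W$.** Condition 1 is clear. For condition 2 let $\sum_{\alpha_h^*}c_la_l-my\in U_{h+1}$ with $y\in W$. Applying $\rho$ gives $\sum c_la_l-m\rho(y)\in P_{h+1}$. Then $m\rho(y)\in P_h$, so $\rho(y)\in P_h$ by purity. Modulo $P_{h+1}$, the element $\sum c_la_l$ is $m$ times the class of $\rho(y)$; since $\alpha_h^*$ is a basis modulo $P_{h+1}$, comparing coordinates gives $m\mid c_l$. For condition 3 let $\sum_{\alpha_\infty^*}c_la_l=my$. Applying $\rho$ gives $\sum c_la_l=m\rho(y)$, so $\rho(y)\in P_\infty$ by purity, and $m\mid c_l$ because $\alpha_\infty^*$ is a basis of $P_\infty$. $\square$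

## 6. Lifting an isomorphism of pairs to their covers

**Lemma 6 (lifting).** Let $(W_j,\varepsilon_j,(W_j^i)_i)$ be covers of $(A_j,B_j)$ for $j=0,1$, and let $\theta_A:A_0\to A_1$ be an isomorphism with $\theta_A(B_0)=B_1$. Then there is an isomorphism $\theta:W_0\to W_1$ with
$$\varepsilon_1\theta=\theta_A\varepsilon_0\quad\text{and}\quad\theta(W_0^i)=W_1^i\text{ for all }i. \tag{2}$$
If $W_j,A_j$ are enumerable from an oracle $Y$ (inside groups computable in $Y$), $\varepsilon_j$ and $\theta_A$ are $Y$-computable, and $Y$ decides adaptedness of finite sequences from $W_j\times(\omega\cup\{\infty\})$, then $\theta$ can be found $Y$-computably, uniformly.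

*Proof.* **Step 1: set up the back-and-forth.** We build adapted sequences $\alpha=((a_l,h_l))_l$ in $W_0$ and $\alpha'=((a_l',h_l))_l$ in $W_1$ of equal length, with the same heights, and with $\varepsilon_1(a_l')=\theta_A\varepsilon_0(a_l)$ for all $l$. We start with empty sequences.

**Step 2: extend, so that a given $w\in W_0$ gets into the span.** Search for an adapted $\alpha^*$ extending $\alpha$ with $w\in\langle\alpha^*\rangle$; it exists by Lemma 5(iii). For the new entries $(b,h)$ of $\alpha^*$, one after the other, search for $b'\in W_1$ with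
$$\varepsilon_1(b')=f':=\theta_A\varepsilon_0(b)$$
such that the current $\alpha'$ extended by $(b',h)$ is adapted. Such a $b'$ exists. If $h<\infty$, there are infinitely many $u\in E_1$ with $\varepsilon_1(u)=f'$ and $\mathrm{ht}(u)=h$. If $h=\infty$, then $b\in M_0$ by condition 1 for $\alpha^*$, so $\varepsilon_0(b)\in B_0$ and $f'\in B_1$, and there are infinitely many $u\in E_1$ with $\varepsilon_1(u)=f'$ of height $\infty$. In both cases, let $E_0^*\subseteq E_1$ be a finite set whose span contains the first entries of the current $\alpha'$, and take such a $u$ outside $E_0^*$; Lemma 5(ii) shows that $b'=u$ works.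

The step in the other direction, for a given $w\in W_1$, is the same with $\theta_A^{-1}$ in place of $\theta_A$.

**Step 3: pass to the limit.** Treat all elements of $W_0$ and of $W_1$ in turn. The elements $a_l$ are independent by Lemma 5(i) and span $W_0$, so they form a basis of $W_0$; likewise the $a_l'$ form a basis of $W_1$. Hence $a_l\mapsto a_l'$ defines an isomorphism $\theta:W_0\to W_1$, and $\varepsilon_1\theta=\theta_A\varepsilon_0$ holds on a basis, hence everywhere. Let $w=\sum c_la_l\ne0$ and $h_0=\min\{h_l:c_l\ne0\}$. By Lemma 5(i), for finite $h$ we have $w\in U_h$ iff $h\le h_0$, and the same holds for $\theta(w)=\sum c_la_l'$. So $\theta$ preserves every $U_h$ in both directions, which gives (2).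

**Step 4: check effectivity.** In the effective situation, sequences in $W_j\times(\omega\cup\{\infty\})$ can be enumerated from $Y$, adaptedness is decided by $Y$, the equation $\varepsilon_1(b')=f'$ is decided by $Y$, and $w\in\langle\alpha^*\rangle$ is recognized by searching for coefficients. The map $\theta_A^{-1}$ is $Y$-computable by searching through $A_0$. So all searches in Step 2 can be carried out from $Y$, uniformly. To compute $\theta(w)$, run the construction until $w$ is in the span of $\alpha$. $\square$

No basis $E_j$ is used by the algorithm; the $E_j$ appear only in the proof that the searches succeed.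

## 7. Primes as tags: the groups $G(\bar N)$

From now on fix $k\ge1$. We shall treat $n=2k+1$ and $n=2k+2$, which together with Sections 3 and 4 covers all $n\ge1$. Now we put $k$ layers of covers into one torsion-free group and use primes to mark the pieces.

Consider the symbols
$$\pi_{e,j};\qquad \beta_{e,\sigma},\ \beta'_{e,\sigma},\ \gamma_{e,\sigma}\ \ (\sigma\in\omega^{<k});\qquad s_{e,\sigma,i}\ \ (|\sigma|=k-1),$$
with $e,j,i\in\omega$. Fix a computable bijection between these symbols and the set of all primes, and use each symbol as a name for its prime. So every prime has exactly one such name, which can be computed from it; we call the primes tags. Let $Q_e=\mathbb Z[1/\pi_{e,j}:j\in\omega]$ and $F_e=Q_ex_e$. Let $\bar N=(N_e)_e$ be a sequence of subgroups with $x_e\in N_e\le F_e$. The sequence $\bar N$ is what will carry the coding.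

For each $e$ choose covers recursively:

- $(W_{e,\emptyset},\varepsilon_{e,\emptyset},(W^i_{e,\emptyset})_i)$ is a cover of $(F_e,N_e)$;
- for $|\sigma|<k-1$ and $i\in\omega$, $(W_{e,\sigma i},\varepsilon_{e,\sigma i},(W^j_{e,\sigma i})_j)$ is a cover of $(W_{e,\sigma},W^i_{e,\sigma})$.

Write $A_{e,\emptyset}=F_e$ and $A_{e,\sigma i}=W_{e,\sigma}$, so that $\varepsilon_{e,\sigma}:W_{e,\sigma}\to A_{e,\sigma}$ for all $|\sigma|<k$. Let $M_{e,\sigma}=\bigcap_iW^i_{e,\sigma}$, and let $E_{e,\sigma}$ be the basis of the cover. Let $W'_{e,\sigma}$ be another copy of $W_{e,\sigma}$, via $w\mapsto w'$. Put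
$$L=\bigoplus_e\Big(F_e\oplus\bigoplus_{|\sigma|<k}\big(W_{e,\sigma}\oplus W'_{e,\sigma}\big)\Big),\qquad V=\mathbb QL .$$
The groups $F_e,W_{e,\sigma},W'_{e,\sigma}$ displayed here are the standard summands of $L$. To each tag $p$ assign a subgroup $L_p\le L$:

| tag $p$ | $L_p$ |
|---|---|
| $\pi_{e,j}$ | $F_e$ |
| $\beta_{e,\sigma}$ | $W_{e,\sigma}$ |
| $\beta'_{e,\sigma}$ | $W'_{e,\sigma}$ |
| $\gamma_{e,\sigma}$ | $\Gamma_{e,\sigma}=\{w+w'+\varepsilon_{e,\sigma}(w):w\in W_{e,\sigma}\}$ |
| $s_{e,\sigma,i}$ with $\lvert\sigma\rvert=k-1$ | $(W^i_{e,\sigma})'=\{w':w\in W^i_{e,\sigma}\}$ |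

Finally let
$$G=G(\bar N)=\sum_pL_p[1/p]\ \subseteq V. \tag{3}$$
Since every standard summand is some $L_p$, we have $L\subseteq G$; and $G/L$ is torsion.

**Example.** Let $k=1$, so that $\sigma=\emptyset$ is the only index and may be dropped. For each $e$ there are a rank-one group $F_e$, one cover $W_e$ of $(F_e,N_e)$ and its copy $W_e'$. The group $G$ is generated by $F_e$, which is already divisible by all $\pi_{e,j}$, together with the elements $w/\beta_e^t$, $w'/(\beta_e')^t$, $(w+w'+\varepsilon_e(w))/\gamma_e^t$ for $w\in W_e$, and $w'/s_{e,i}^t$ for $w\in W_e^i$. Nothing in this list of generators mentions $N_e$ directly; $N_e$ enters only through the heights that define $W_e^i$.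

For larger $k$, only the top layer $|\sigma|=k-1$ has its subgroups $W^i_{e,\sigma}$ marked by tags. On a lower layer, $W^i_{e,\sigma}$ is found as the image $\varepsilon_{e,\sigma i}(M_{e,\sigma i})$ from the layer above.

Why the second copy $W'_{e,\sigma}$? Suppose we used only a tag $\beta$ on $W$ and a tag $\gamma$ on the graph $\{w+\varepsilon(w):w\in W\}$, and tried to recover the pairs $(w,\varepsilon(w))$ as the pairs with $w\in\beta^\infty G$, $f\in A$, $w+f\in\gamma^\infty G$. Take a basis element $u$ with $\varepsilon(u)=0$. Then $u/\beta\in\beta^\infty G$. Also $u=u+\varepsilon(u)\in\gamma^\infty G$, and $\gamma^\infty G$ is pure by Lemma 3(i), so $u/\beta\in\gamma^\infty G$. So the pair $(u/\beta,0)$ would be included, although $u/\beta\notin W$. The copy $W'$ prevents denominators $\beta$, as we shall see in Lemma 8(iii).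

## 8. Localizing $G(\bar N)$ and recovering its pieces

The purpose of this section is to show that everything in the construction, down to the hidden groups $N_e$, is determined by the isomorphism type of $G$. The method is to look at $G$ one prime at a time.

For each tag $q$ define a complement $C_q\le L$ as follows:

- for $q=\pi_{e,j}$, $C_q$ is the sum of all standard summands except $F_e$;
- for $q=\beta_{e,\sigma}$, the sum of all standard summands except $W_{e,\sigma}$;
- for $q=\beta'_{e,\sigma}$ and for $q=\gamma_{e,\sigma}$, the sum of all standard summands except $W'_{e,\sigma}$;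
- for $q=s_{e,\sigma,i}$, the sum of all standard summands except $W'_{e,\sigma}$, plus the subgroup of $W'_{e,\sigma}$ generated by the $u'$ with $u\in E_{e,\sigma}$ and $\mathrm{ht}(u)\le i$.

**Lemma 7.** Let $q$ be a prime.

(i) $L=L_q\oplus C_q$ and $G_{(q)}=\mathbb QL_q\oplus(C_q)_{(q)}$.

(ii) $q^\infty G=G\cap\mathbb QL_q$.

(iii) If a standard summand $S$ is one of the summands of $C_q$, then $G_{(q)}\cap\mathbb QS=S_{(q)}$.

*Proof.* **Step 1: part (i), the shape of $G$ at one prime.** The decomposition $L=L_q\oplus C_q$ is immediate in the first three lines of the table. For $q=\gamma_{e,\sigma}$, the projection $L\to W'_{e,\sigma}$ has kernel $C_q$ and maps $\Gamma_{e,\sigma}$ isomorphically onto $W'_{e,\sigma}$. For $q=s_{e,\sigma,i}$, use that $W^i_{e,\sigma}=U_{i+1}$ is generated by the basis elements of height at least $i+1$, and the remaining basis elements have height at most $i$.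

For a tag $p\ne q$, $p$ is invertible in $\mathbb Z_{(q)}$, so $L_p[1/p]\subseteq L_{(q)}$. Every element of $\mathbb QL_q$ has the form $v/(q^tm)$ with $v\in L_q$ and $q\nmid m$, so $L_q[1/q]$ generates $\mathbb QL_q$ over $\mathbb Z_{(q)}$. Since also $L\subseteq G$, we get $G_{(q)}=L_{(q)}+\mathbb QL_q=\mathbb QL_q\oplus(C_q)_{(q)}$.

**Step 2: part (ii), what infinite $q$-divisibility detects.** We first show that $(C_q)_{(q)}$ is a free $\mathbb Z_{(q)}$-module. All parts of $C_q$ other than the groups $F_{e'}$ are free abelian. If $q$ is none of the $\pi_{e',j}$, then $(F_{e'})_{(q)}=\mathbb Z_{(q)}x_{e'}$; if $q=\pi_{e',j}$ for some $j$, then $F_{e'}$ does not occur in $C_q$. So $(C_q)_{(q)}$ is free and has no nonzero infinitely $q$-divisible elements. Hence by (i)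
$$q^\infty G\subseteq\bigcap_tq^tG_{(q)}=\mathbb QL_q .$$
Conversely let $g\in G\cap\mathbb QL_q$. Then $mg\in L_q$ for some $m\ge1$. Moreover $L_q\subseteq q^\infty G$, because $L_q[1/q]\subseteq G$. Since $q^\infty G$ is pure by Lemma 3(i), $g\in q^\infty G$.

**Step 3: part (iii), a summand away from its tag.** By (i) and $V=\mathbb QL_q\oplus\mathbb QC_q$ we have $G_{(q)}\cap\mathbb QC_q=(C_q)_{(q)}$. Since $S$ is a direct summand of $C_q$, $(C_q)_{(q)}\cap\mathbb QS=S_{(q)}$. $\square$

**Lemma 8.** (i) $\pi_{e,0}^\infty G=F_e$.

(ii) For $|\sigma|=k-1$ and $w\in W_{e,\sigma}$: $w\in W^i_{e,\sigma}\iff w'\in s_{e,\sigma,i}^\infty G$. For $|\sigma|<k-1$: $W^i_{e,\sigma}=\varepsilon_{e,\sigma i}(M_{e,\sigma i})$. Also $N_e=\varepsilon_{e,\emptyset}(M_{e,\emptyset})$.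

(iii) The set of all triples
$$(w,w_1,f)\ \text{ with }\ w\in\beta_{e,\sigma}^\infty G,\quad w_1\in(\beta'_{e,\sigma})^\infty G,\quad f\in A_{e,\sigma},\quad w+w_1+f\in\gamma_{e,\sigma}^\infty G \tag{4}$$
equals $\{(w,w',\varepsilon_{e,\sigma}(w)):w\in W_{e,\sigma}\}$.

*Proof.* **Step 1: part (i), find $F_e$.** By Lemma 7(ii), $\pi_{e,0}^\infty G=G\cap\mathbb Qx_e$, which contains $F_e$. Let $v\in G\cap\mathbb Qx_e$. If $q$ is none of the $\pi_{e,j}$, then $F_e$ is a summand of $C_q$, and Lemma 7(iii) gives $v\in(F_e)_{(q)}$. If $q=\pi_{e,j}$, then $(F_e)_{(q)}=\mathbb Qx_e\ni v$. By Lemma 3(ii), $v\in F_e$.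

**Step 2: part (ii), find the subgroups.** Let $|\sigma|=k-1$ and $w\in W_{e,\sigma}$. Then $w'\in L\subseteq G$, so by Lemma 7(ii), $w'\in s_{e,\sigma,i}^\infty G$ iff $w\in\mathbb QW^i_{e,\sigma}$. Since $W^i_{e,\sigma}$ is generated by part of a basis of $W_{e,\sigma}$, this holds iff $w\in W^i_{e,\sigma}$. The other two statements are the property $\varepsilon(M)=B$ of covers.

**Step 3: part (iii), the components of a triple.** Write $W,W',\varepsilon,\beta,\beta',\gamma$ without subscripts, and extend $w\mapsto w'$ and $\varepsilon$ $\mathbb Q$-linearly. If $w\in W$, then $(w,w',\varepsilon(w))$ satisfies (4), since $L_p\subseteq p^\infty G$ for every tag $p$. Conversely let $(w,w_1,f)$ satisfy (4). By Lemma 7(ii), $w\in\mathbb QW$, $w_1\in\mathbb QW'$, and $w+w_1+f=z+z'+\varepsilon(z)$ for some $z\in\mathbb QW$. Comparing components in $\mathbb QW\oplus\mathbb QW'\oplus\mathbb QA_{e,\sigma}$ gives $w=z$, $w_1=w'$ and $f=\varepsilon(w)$.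

**Step 4: part (iii), exclude denominators.** It remains to show $w\in W$. By Lemma 3(ii) it is enough to show $w\in W_{(q)}$ for every prime $q$. If $q\ne\beta$, then $W$ is one of the summands of $C_q$; this includes $q=\gamma$ and $q=s_{e,\sigma,i}$, where $W'$ and not $W$ is left out. Since $w\in G\cap\mathbb QW$, Lemma 7(iii) gives $w\in W_{(q)}$. If $q=\beta$, then $W'$ is one of the summands of $C_q$, and $w'=w_1\in G\cap\mathbb QW'$; so Lemma 7(iii) gives $w'\in W'_{(q)}$, that is, $w\in W_{(q)}$. $\square$

In Step 4 the copy $W'$ does its work: $W$ may have denominators $\beta$ and $W'$ may have denominators $\beta'$ and $s_{e,\sigma,i}$, but the pairing lets each control the other.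

Now let $H$ be any group isomorphic to some $G(\bar N)$. Define in $H$, in this order:

1. $F_e(H)=\pi_{e,0}^\infty H$, and $A_{e,\emptyset}(H)=F_e(H)$;
2. by recursion on $|\sigma|$, the set of triples (4) with $H$ and $A_{e,\sigma}(H)$ in place of $G$ and $A_{e,\sigma}$; the group $W_{e,\sigma}(H)$ of first entries; for $w\in W_{e,\sigma}(H)$ with triple $(w,w_1,f)$, the elements $w'=w_1$ and $\varepsilon_{e,\sigma}(w)=f$; the group $W'_{e,\sigma}(H)$ of all $w'$; and $A_{e,\sigma i}(H)=W_{e,\sigma}(H)$;
3. for $|\sigma|=k-1$, $W^i_{e,\sigma}(H)=\{w\in W_{e,\sigma}(H):w'\in s_{e,\sigma,i}^\infty H\}$ and $M_{e,\sigma}(H)=\bigcap_iW^i_{e,\sigma}(H)$; then, for $|\sigma|=k-2$ down to $|\sigma|=0$, $W^i_{e,\sigma}(H)=\varepsilon_{e,\sigma i}(M_{e,\sigma i}(H))$ and $M_{e,\sigma}(H)=\bigcap_iW^i_{e,\sigma}(H)$;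
4. $N_e(H)=\varepsilon_{e,\emptyset}(M_{e,\emptyset}(H))$, and $L_p(H)$ according to the table.

By Lemma 8 these are the original objects when $H=G(\bar N)$. The definitions are phrased in terms of the group $H$ alone and do not mention $\bar N$. So every isomorphism $H_0\to H_1$ between groups of this kind carries each object of $H_0$ to the corresponding object of $H_1$ and commutes with the maps $w\mapsto w'$ and $\varepsilon_{e,\sigma}$. Transporting along an isomorphism $G(\bar N)\to H$, we see that in $H$ too the groups $W_{e,\sigma}(H)$ are covers, of $(F_e(H),N_e(H))$ or of $(W_{e,\tau}(H),W^i_{e,\tau}(H))$ with $\sigma=\tau i$; that, inside the $\mathbb Q$-space $\mathbb QH$ generated by $H$,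
$$H=\sum_pL_p(H)[1/p],\qquad \mathbb QH=\bigoplus_e\Big(\mathbb QF_e(H)\oplus\bigoplus_{|\sigma|<k}\big(\mathbb QW_{e,\sigma}(H)\oplus\mathbb QW'_{e,\sigma}(H)\big)\Big); \tag{5}$$
and that
$$F_e(H)=Q_e\cdot N_e(H), \tag{6}$$
since $x_e\in N_e\le F_e=Q_ex_e$ in $G(\bar N)$.

## 9. How many jumps each piece costs

We need to know how hard the recovered pieces are in a given copy. Each layer costs two jumps.

**Lemma 9.** Let $H\le_TZ$ be a copy of $G(\bar N)$. Uniformly in $e,\sigma,i$:

(i) $F_e(H)$ is $Z''$-decidable; $W_{e,\sigma}(H)$ is $Z''$-c.e., and $w\mapsto w'$ and $\varepsilon_{e,\sigma}$ are $Z''$-computable on it.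

(ii) If $|\sigma|=k-l$ with $1\le l\le k$, then for $w\in W_{e,\sigma}(H)$ the predicates $w\in W^i_{e,\sigma}(H)$ and $w\in M_{e,\sigma}(H)$ are $Z^{(2l)}$-decidable.

(iii) $N_e(H)$ is c.e. in $Z^{(2k)}$.

(iv) Adaptedness of finite sequences in $W_{e,\sigma}(H)\times(\omega\cup\{\infty\})$ is $Z^{(2k+1)}$-decidable.

*Proof.* **Step 1: part (i), the layers as groups.** By Lemma 3(iii), all $p^\infty H$ are $\Pi_2(Z)$ uniformly in $p$, hence $Z''$-decidable. So $F_e(H)=\pi_{e,0}^\infty H$ is $Z''$-decidable. If $A_{e,\sigma}(H)$ is $Z''$-c.e., then so is the set of triples (4) in $H$, and hence its first projection $W_{e,\sigma}(H)$. Given $w\in W_{e,\sigma}(H)$, a search for the unique triple $(w,w_1,f)$ yields $w'=w_1$ and $\varepsilon_{e,\sigma}(w)=f$. Use recursion on $|\sigma|$.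

**Step 2: part (ii), the marked subgroups, from the top layer down.** We use induction on $l$. Let $l=1$. For $w\in W_{e,\sigma}(H)$, compute $w'$ from $Z''$. Then $w\in W^i_{e,\sigma}(H)$ iff $w'\in s_{e,\sigma,i}^\infty H$, and $w\in M_{e,\sigma}(H)$ iff $w'\in s_{e,\sigma,i}^\infty H$ for all $i$. Both conditions on $w'$ are $\Pi_2(Z)$, hence $Z''$-decidable.

Suppose the claim holds for $l$, and let $|\sigma|=k-(l+1)$. Then $|\sigma i|=k-l$, and $w\in W^i_{e,\sigma}(H)$ iff there is $v\in W_{e,\sigma i}(H)$ with $v\in M_{e,\sigma i}(H)$ and $\varepsilon_{e,\sigma i}(v)=w$. By (i) and the induction hypothesis this is $\Sigma_1(Z^{(2l)})$. The condition $w\in M_{e,\sigma}(H)$ adds a quantifier $\forall i$ and is $\Pi_2(Z^{(2l)})$. Both are $Z^{(2l+2)}$-decidable.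

**Step 3: part (iii), the hidden groups.** $N_e(H)=\varepsilon_{e,\emptyset}(M_{e,\emptyset}(H))$. For $\sigma=\emptyset$ we have $l=k$ in (ii), so $M_{e,\emptyset}(H)$ is c.e. in $Z^{(2k)}$ by (i) and (ii), and so is its image.

**Step 4: part (iv), adaptedness.** For elements of $W_{e,\sigma}(H)$, membership in $U_0=W_{e,\sigma}(H)$ is automatic, and membership in $U_{i+1}=W^i_{e,\sigma}(H)$ and in $U_\infty=M_{e,\sigma}(H)$ is $Z^{(2k)}$-decidable by (ii). So condition 1 of Definition 3 is $Z^{(2k)}$-decidable. Condition 2 has content only for the finitely many finite $h$ that occur as some $h_l$. For these $h$, condition 2, and likewise condition 3, is a universal quantification over integers and over the $Z''$-c.e. set $W_{e,\sigma}(H)$ of a $Z^{(2k)}$-decidable condition. So both are $\Pi_1(Z^{(2k)})$, hence $Z^{(2k+1)}$-decidable. $\square$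

## 10. Isomorphisms of the hidden groups extend

The next lemma says that $G(\bar N)$ knows nothing beyond the pairs $(F_e,N_e)$. This is where lifting pays off.

**Lemma 10.** Let $H_0,H_1$ be copies of groups $G(\bar N^0),G(\bar N^1)$, and let $\theta_e:F_e(H_0)\to F_e(H_1)$ be isomorphisms with $\theta_e(N_e(H_0))=N_e(H_1)$ for all $e$. Then there is an isomorphism $\Theta:H_0\to H_1$ extending all $\theta_e$. If $H_0,H_1\le_TZ$ and $(\theta_e)_e$ is uniformly computable in some $Y\ge_TZ^{(2k+1)}$, then $\Theta$ can be chosen computable in $Y$.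

*Proof.* **Step 1: lift through the layers.** By recursion on $|\sigma|$ we find isomorphisms $\theta_{e,\sigma}:W_{e,\sigma}(H_0)\to W_{e,\sigma}(H_1)$ with
$$\varepsilon_{e,\sigma}\theta_{e,\sigma}=\theta_A\varepsilon_{e,\sigma},\qquad\theta_{e,\sigma}(W^i_{e,\sigma}(H_0))=W^i_{e,\sigma}(H_1)\text{ for all }i, \tag{7}$$
where $\theta_A=\theta_e$ if $\sigma=\emptyset$ and $\theta_A=\theta_{e,\tau}$ if $\sigma=\tau i$. For $\sigma=\emptyset$ apply Lemma 6 to the covers of $(F_e(H_j),N_e(H_j))$; the hypothesis on $\theta_e$ is what is needed. For $\sigma=\tau i$ apply Lemma 6 to the covers of $(W_{e,\tau}(H_j),W^i_{e,\tau}(H_j))$; the second half of (7) for $\tau$ says that $\theta_{e,\tau}$ respects these pairs.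

In the effective case, Lemma 9(i) and (iv) supply the hypotheses of the effective part of Lemma 6 for the oracle $Y$: the groups $W_{e,\sigma}(H_j)$ and $A_{e,\sigma}(H_j)$ are enumerable from $Y$ inside $H_j$, the maps $\varepsilon_{e,\sigma}$ are $Y$-computable, and $Y$ decides adaptedness. So the $\theta_{e,\sigma}$ are $Y$-computable uniformly in $e,\sigma$.

**Step 2: assemble $\Theta$.** By (5) there is a $\mathbb Q$-linear isomorphism $\Theta:\mathbb QH_0\to\mathbb QH_1$ that is given by $\theta_e$ on $F_e(H_0)$, by $\theta_{e,\sigma}$ on $W_{e,\sigma}(H_0)$, and by $w'\mapsto(\theta_{e,\sigma}w)'$ on $W'_{e,\sigma}(H_0)$. It maps $L_p(H_0)$ onto $L_p(H_1)$ for every tag $p$. This is clear for $\pi_{e,j},\beta_{e,\sigma},\beta'_{e,\sigma}$. For $\gamma_{e,\sigma}$ the first half of (7) gives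
$$\Theta\big(w+w'+\varepsilon_{e,\sigma}(w)\big)=\theta_{e,\sigma}w+(\theta_{e,\sigma}w)'+\varepsilon_{e,\sigma}(\theta_{e,\sigma}w),$$
and for $s_{e,\sigma,i}$ use the second half of (7). Hence $\Theta$ maps $L_p(H_0)[1/p]$ onto $L_p(H_1)[1/p]$ for all $p$, and by (5) it maps $H_0$ onto $H_1$.

**Step 3: compute $\Theta$.** In the effective case let $g\in H_0$ be given. Since the quotient of $H_0$ by the sum of its standard summands is torsion, we can search for $m\ge1$ and a representation of $mg$ as a finite sum of elements of groups $F_e(H_0)$, $W_{e,\sigma}(H_0)$, $W'_{e,\sigma}(H_0)$, the elements of the last kind being enumerated together with the $w$ they come from. Apply the maps of Step 2 to the summands, add, and find the unique element of $H_1$ whose $m$-fold is the result. $\square$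

## 11. Computable presentations of $G(\bar N)$

Lemma 1 now lets us hide complicated groups $N_e$ in a computable group.

**Lemma 11.** If $N_e\le F_e$ is uniformly $\Sigma^0_{2k+1}$, then the covers can be chosen so that $G(\bar N)$ is a c.e. subgroup of a computable copy of $V$ in which $e\mapsto x_e$ is computable. In particular $G(\bar N)$ has a computable copy with a computable embedding into $V$.

*Proof.* **Step 1: choose the covers.** The groups $F_e=Q_ex_e$ are uniformly computable, because the name of a prime can be computed. Apply Lemma 1 to the pairs $(F_e,N_e)$ with $l=k$. This gives computable groups $W_{e,\emptyset}$, computable $\varepsilon_{e,\emptyset}$, and $\Sigma^0_{2k-1}$ relations $w\in W^i_{e,\emptyset}$. If $k>1$, then $2k-1=2(k-1)+1$, so we can apply Lemma 1 to the pairs $(W_{e,\emptyset},W^i_{e,\emptyset})$ with $l=k-1\ge1$, and so on. The covers with $|\sigma|=m\le k-1$ are obtained with $l=k-m\ge1$, and for them the relation $w\in W^i_{e,\sigma}$ is $\Sigma^0_{2(k-m)-1}$. Everything is uniform in $e$ and $\sigma$.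

**Step 2: enumerate $G(\bar N)$.** The space $V$ has a computable basis consisting of the $x_e$, the elements of the $E_{e,\sigma}$, and their copies $u'$; so it is a computable group in which $e\mapsto x_e$ is computable. For $|\sigma|=k-1$ the relation $w\in W^i_{e,\sigma}$ is $\Sigma^0_1$ by Step 1 with $m=k-1$. Hence all the groups $L_p$ in the table are uniformly c.e., and so are the generators $v/p^t$ of $G(\bar N)$, with $v\in L_p$ and $t\in\omega$. So $G(\bar N)$ is a c.e. subgroup of $V$, and the convention of Section 3 applies. $\square$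

## 12. Odd levels $n=2k+1$: generators of hidden infinite cyclic groups

Let $k\ge1$ and $n=2k+1$. By Lemma 9(iii), the hidden groups of a copy below $Z$ are c.e. in $Z^{(2k)}$, so we can use infinite cyclic ones as in the case $n=1$, with one more jump to find generators.

**Step 1: the groups $G^0$ and $G^1$.** Let $K=0^{(2k+1)}$, a $\Sigma^0_{2k+1}$ set. Put $N_e^0=\mathbb Zx_e$, and let $N_e^1=\mathbb Zx_e$ if $e\notin K$ and $N_e^1=\mathbb Z\,x_e/\pi_{e,0}$ if $e\in K$. These groups contain $x_e$, lie in $F_e$, and are uniformly $\Sigma^0_{2k+1}$: $ax_e\in N_e^1$ iff $a\in\mathbb Z$, or $\pi_{e,0}a\in\mathbb Z$ and $e\in K$. We have $N_e^1=r_eN_e^0$ with $r_e=1$ or $r_e=1/\pi_{e,0}$ respectively, a unit of $Q_e$. Let $G^j=G(\bar N^j)$, presented computably by Lemma 11. Multiplication by $r_e$ is an automorphism of $F_e$ that maps $N_e^0$ onto $N_e^1$. So $G^0\cong G^1$ by Lemma 10.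

**Step 2: part (a), decode $K$.** An isomorphism $\Theta:G^0\to G^1$ maps $F_e$ onto $F_e$ and $N_e^0$ onto $N_e^1$, by Section 8. So $\Theta(x_e)$ is a generator of $N_e^1$, that is, $\Theta(x_e)=\pm r_ex_e$. Reading $\Theta(x_e)$ in $V$, we can tell whether $r_e=1$. So $\Theta$ computes $K=0^{(n)}$.

**Step 3: part (b), find generators and extend.** Let $H_0,H_1\le_TZ$ be copies of $G^0$. Each $N_e(H_j)$ is infinite cyclic and c.e. in $Z^{(2k)}$. An element $g\ne0$ of $N_e(H_j)$ generates it iff there are no $m\ge2$ and $y\in N_e(H_j)$ with $my=g$, and this is a $\Pi_1(Z^{(2k)})$ condition. So $Z^{(2k+1)}=Z^{(n)}$ finds generators $g_j$ of $N_e(H_j)$ uniformly in $e$. Let $\theta_e$ be the $\mathbb Q$-linear map with $g_0\mapsto g_1$. It carries $N_e(H_0)$ onto $N_e(H_1)$, and hence, by (6), $F_e(H_0)=Q_eN_e(H_0)$ onto $F_e(H_1)$. The maps $\theta_e$ are uniformly $Z^{(n)}$-computable: given $g\in F_e(H_0)$, find $m\ge1$ and $l\in\mathbb Z$ with $mg=lg_0$, and then find $h\in H_1$ with $mh=lg_1$. Lemma 10 with $Y=Z^{(n)}$ gives an isomorphism $H_0\to H_1$ computable in $Z^{(n)}$. This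 proves Theorem 2 for $n=2k+1$. $\square$

## 13. Even levels $n=2k+2$: types of hidden rank-one groups

Let $k\ge1$ and $n=2k+2$; these are all even $n\ge4$. Now the hidden groups are the rank-one groups of Lemma 4, over the oracle $0^{(2k)}$, as in the case $n=2$.

**Step 1: the groups $G^0$ and $G^1$.** Let $Y_0=0^{(2k)}$ and $\kappa_e=|\mathrm{dom}\,\varphi_e^{Y_0}|$, and take $N_e^0,N_e^1,r_e$ as in Section 4 with $Y=Y_0$ and with the primes $\pi_{e,j}$ of Section 7. By Lemma 4(i) these groups are uniformly $Y_0$-c.e., that is, uniformly $\Sigma^0_{2k+1}$. They contain $x_e$ and lie in $F_e$, and $N_e^1=r_eN_e^0$, where $r_e$ is a unit of $Q_e$. Let $G^j=G(\bar N^j)$, presented computably by Lemma 11. By Lemma 10, with $\theta_e$ the multiplication by $r_e$, we get $G^0\cong G^1$.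

**Step 2: part (a), decode $0^{(n)}$.** Let $\Theta:G^0\to G^1$ be an isomorphism. By Section 8 it maps $F_e$ onto $F_e$ and $N_e^0$ onto $N_e^1$, so $\Theta(x_e)=\lambda x_e$ with $\lambda N_e^0=N_e^1$. By Lemma 4(ii), $\lambda=\pm r_e$, so $\lambda=\pm1$ iff $\kappa_e=\infty$. Reading $\Theta(x_e)$ in $V$, we see that $\Theta$ computes $\{e:\kappa_e=\infty\}$, which is Turing equivalent to $Y_0''=0^{(2k+2)}=0^{(n)}$ by Lemma 4(iv).

**Step 3: part (b), match the types of the hidden groups.** Let $H_0,H_1\le_TZ$ be copies of $G^0$. For each $e$ enumerate, using $Z^{(2k)}$, some $0\ne g_0\in N_e(H_0)$. Search for $0\ne g_1\in N_e(H_1)$ such that for all $m\ge1$ and $l\in\mathbb Z$: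
$$\big[\exists y\in N_e(H_0)\ \ my=lg_0\big]\iff\big[\exists y\in N_e(H_1)\ \ my=lg_1\big]. \tag{8}$$
By Lemma 9(iii), both sides of (8) are $\Sigma_1(Z^{(2k)})$, so the condition on $g_1$ is $\Pi_2(Z^{(2k)})$ and $Z^{(2k+2)}=Z^{(n)}$ decides it. A suitable $g_1$ exists: take the image of $g_0$ under any isomorphism $H_0\to H_1$, which maps $N_e(H_0)$ onto $N_e(H_1)$.

**Step 4: part (b), extend.** Condition (8) says exactly that $(l/m)g_0\in N_e(H_0)$ iff $(l/m)g_1\in N_e(H_1)$. Since both groups have rank one, every element of $N_e(H_j)$ is a rational multiple of $g_j$. So the $\mathbb Q$-linear map $\theta_e$ with $g_0\mapsto g_1$ carries $N_e(H_0)$ onto $N_e(H_1)$, and by (6) it carries $F_e(H_0)=Q_eN_e(H_0)$ onto $F_e(H_1)$. As in Section 12, the $\theta_e$ are uniformly $Z^{(n)}$-computable: given $g\in F_e(H_0)$, find $m\ge1$ and $l\in\mathbb Z$ with $mg=lg_0$, then find $h\in H_1$ with $mh=lg_1$. Since $Z^{(n)}\ge_TZ^{(2k+1)}$, Lemma 10 with $Y=Z^{(n)}$ yields an isomorphism $H_0\to H_1$ computable in $Z^{(n)}$. This proves Theorem 2 for $n=2k+2$, and with Sections 3, 4 and 12 it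 is proved for all $n\ge1$. $\blacksquare$
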